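\title{Rational points near rough graphs:\\ the Oscillation Principle and its sharp range}

\begin{abstract}
We count rational points of denominator at most $Q$ within distance $\delta/Q$ of the graph of a continuous function on a compact interval. If the $\eta$-neighborhood of the graph has area of order $\eta^\gamma$ with $0<\gamma<1$, we prove that the count has the order $Q^3(\delta/Q)^\gamma$ predicted by the area as soon as $\delta\gg Q^{-(1-\gamma)/\gamma}$ for $\gamma>\frac12$, $\delta\gg Q^{-1}(\log Q)^2$ for $\gamma=\frac12$, and $\delta\gg Q^{-1}$ for $\gamma<\frac12$. This proves the Oscillation Principle for monofractal, uniformly oscillating functions. The area condition is also necessary, and the exponents of $Q$ obtained cannot be improved within the class of functions of the conjecture. The proof is elementary; its main point is to bound the oscillation of the function near fractions of small denominator.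
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The count and the area}

Let $I\subset\mathbb{R}$ be a compact interval of positive length $|I|$, let $f:I\to\mathbb{R}$, and let $\Gamma_f=\{(x,f(x)):x\in I\}$ be the graph of $f$. Distances in $\mathbb{R}^2$ are taken in the sup norm. For real numbers $Q\ge1$ and $\delta>0$ put
\[
\mathcal{N}_f(\delta,Q)=\#\Big\{(a,b,q)\in\mathbb{Z}^2\times\mathbb{N}:\ 1\le q\le Q,\ \operatorname{dist}\big((\tfrac aq,\tfrac bq),\Gamma_f\big)\le\tfrac\delta Q\Big\}.
\]
No coprimality is required, so a rational point is counted once for each common denominator $q\le Q$ of its coordinates. For $\eta>0$ let $\mathcal{A}_f(\eta)$ be the Lebesgue measure of the neighborhood $\{P\in\mathbb{R}^2:\operatorname{dist}(P,\Gamma_f)\le\eta\}$.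

The grid $q^{-1}\mathbb{Z}^2$ has $q^2$ points per unit area, and $\sum_{q\le Q}q^2$ has order $Q^3$. If the grids are evenly spread with respect to the neighborhood, then
\[
\mathcal{N}_f(\delta,Q)\asymp Q^3\mathcal{A}_f(\delta/Q).
\]
This prediction is the \emph{Area Heuristic}. It cannot hold for every $f$.

\begin{example}\label{ex:line}
Let $f(x)=x$ on $[0,1]$. Then $2\eta\le\mathcal{A}_f(\eta)\le4\eta(1+2\eta)$, so for $\delta\le1$ the predicted order is $\delta Q^2$. But all triples $(a,a,q)$ with $0\le a\le q\le Q$ are counted, so $\mathcal{N}_f(\delta,Q)\ge\sum_{q\le Q}(q+1)\ge Q^2/2$ however small $\delta$ is.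
\end{example}

In this example the neighborhood is a strip thinner than the mesh $1/q$ of the grids, and its position relative to the grids decides the count. A rough graph behaves differently. If $f$ varies by about $\eta^\gamma$ over intervals of length $\eta$, with $\gamma<1$, then the $\eta$-neighborhood is made of columns of width $\eta$ and height $\eta^\gamma$, and the height may far exceed the mesh. One then expects the heuristic to hold, with area of order $\eta^\gamma$, in a range of $\delta$ that reaches down to a negative power of $Q$.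

\subsection{The conjecture}

Roughness is measured in two ways, at a point and on average. For $x\in I$ and $\eta>0$ let
\[
\omega_f(x,\eta)=\sup_{y\in I,\ 0<|x-y|\le\eta}|f(x)-f(y)|,\qquad h_f(x)=\liminf_{\eta\to0^+}\frac{\log\omega_f(x,\eta)}{\log\eta},
\]
with $h_f(x)=\infty$ if $f$ is constant near $x$. The number $h_f(x)$ is the \emph{local H\"older exponent}: if $s<h_f(x)$ then $\omega_f(x,\eta)\le\eta^s$ for all small $\eta$, and if $\omega_f(x,\eta)\le C\eta^s$ for all small $\eta$ then $h_f(x)\ge s$. The function $f$ is \emph{monofractal with exponent $\gamma\in[0,1]$} if $h_f(x)=\gamma$ for all $x\in I$.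

For an interval $K\subset I$ let $\operatorname{osc}(f,K)=\sup_{x,y\in K}|f(x)-f(y)|$. For an interval $J\subset I$ and an integer $k\ge1$, cut $J$ into $2^k$ consecutive closed intervals $J_k^{(1)},\dots,J_k^{(2^k)}$ of equal length and put
\[
S_f(J,k)=2^{-k}\sum_{j=1}^{2^k}\operatorname{osc}\big(f,J_k^{(j)}\big).
\]
This is the average oscillation of $f$ on $J$ at scale $|J|/2^k$. Let $\mathfrak{D}(I)$ be the set consisting of $I$ and of all intervals obtained from $I$ by repeated bisection. The function $f$ is \emph{uniformly oscillating with exponent $\beta\in(0,1]$} if for every $J\in\mathfrak{D}(I)$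
\[
S_f(J,k)\asymp(|J|/2^k)^\beta\qquad\text{as }k\to\infty,
\]
with implied constants that may depend on $f$ and $J$ but not on $k$. The function of Example~\ref{ex:line} is monofractal and uniformly oscillating with exponent $1$; the function $W$ of Lemma~\ref{lem:W} has both properties with a prescribed exponent $\gamma\in(0,1)$.

\begin{definition}\label{def:P}
Let $\gamma\in(0,1]$ and $\alpha>0$. The function $f$ has \emph{property $\mathrm{P}(\gamma,\alpha)$} if there are constants $c_0,C_1,C_2>0$ and $Q_0\ge1$, depending only on $f$, such that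
\begin{equation}\label{eq:main}
C_1\Big(\frac\delta Q\Big)^\gamma Q^3\le\mathcal{N}_f(\delta,Q)\le C_2\Big(\frac\delta Q\Big)^\gamma Q^3
\end{equation}
for all $Q\ge Q_0$ and all $\delta$ with $c_0Q^{-\alpha}\le\delta\le1$.
\end{definition}

Property $\mathrm{P}(\gamma,\alpha)$ implies $\mathrm{P}(\gamma,\alpha')$ for $0<\alpha'<\alpha$, because the range of $\delta$ shrinks. The following conjecture is posed in \cite{APZ}.

\medskip
\noindent\textbf{Conjecture (Oscillation Principle).} \emph{Let $f:I\to\mathbb{R}$ be continuous, monofractal with exponent $\gamma\in(0,1)$, and uniformly oscillating. Then $f$ has property $\mathrm{P}(\gamma,\alpha)$ for some $\alpha>0$.}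
\medskip

Two known facts connect this statement with the Area Heuristic: (i) if $f$ is uniformly oscillating with exponent $\beta$, then $\mathcal{A}_f(\eta)\asymp\eta^\beta$; (ii) if $f$ is continuous, monofractal with exponent $\gamma$ and uniformly oscillating with exponent $\beta$, then $\beta=\gamma$. So \eqref{eq:main} is exactly the predicted order. To keep the paper self-contained we prove (ii), and (i) in the case that we use ($f$ continuous, $\beta<1$), in Section~\ref{sec:osc}.

\subsection{Results}

Throughout, $\mathcal{A}_f(\eta)\asymp\eta^\gamma$ means that $\mathcal{A}_f(\eta)/\eta^\gamma$ lies between two positive constants for all sufficiently small $\eta$.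

\begin{theorem}\label{thm:main}
Let $f:I\to\mathbb{R}$ be continuous, let $\gamma\in(0,1)$, and suppose that $\mathcal{A}_f(\eta)\asymp\eta^\gamma$. Then there are $c_0,C_1,C_2>0$ and $Q_0\ge1$, depending only on $f$, such that \eqref{eq:main} holds for all $Q\ge Q_0$ and $\delta_*(Q)\le\delta\le1$, where
\[
\delta_*(Q)=\begin{cases}c_0Q^{-(1-\gamma)/\gamma}&\text{if }\gamma>1/2,\\ c_0Q^{-1}(\log Q)^2&\text{if }\gamma=1/2,\\ c_0Q^{-1}&\text{if }\gamma<1/2.\end{cases}
\]
\end{theorem}

\begin{corollary}\label{cor:conj}
The Oscillation Principle is true. If $f:I\to\mathbb{R}$ is continuous, monofractal with exponent $\gamma\in(0,1)$ and uniformly oscillating, then $f$ has property $\mathrm{P}(\gamma,\alpha)$ with $\alpha=\frac{1-\gamma}\gamma$ if $\gamma>\frac12$, with $\alpha=1$ if $\gamma<\frac12$, and with every $\alpha<1$ if $\gamma=\frac12$.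
\end{corollary}

The hypothesis on the area is also necessary.

\begin{theorem}\label{thm:converse}
For continuous $f:I\to\mathbb{R}$ and $\gamma\in(0,1)$ the following are equivalent:
\begin{itemize}
\item[(a)] $f$ has property $\mathrm{P}(\gamma,\alpha)$ for some $\alpha>0$;
\item[(b)] $\mathcal{A}_f(\eta)\asymp\eta^\gamma$;
\item[(c)] $S_f(I,k)\asymp2^{-k\gamma}$ as $k\to\infty$.
\end{itemize}
\end{theorem}

Finally, the exponents in Corollary~\ref{cor:conj} cannot be improved.

\begin{theorem}\label{thm:sharp}
For each $\gamma\in(0,1)$ there is a continuous $f:[0,1]\to\mathbb{R}$, monofractal with exponent $\gamma$ and uniformly oscillating with exponent $\gamma$, for which $\mathrm{P}(\gamma,\alpha)$ fails for every $\alpha>\frac{1-\gamma}\gamma$ if $\gamma>\frac12$, for every $\alpha>1$ if $\gamma<\frac12$, and for every $\alpha\ge1$ if $\gamma=\frac12$.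
\end{theorem}

The counting argument sees only continuity and the average oscillation on $I$ itself. Monofractality enters once, through fact (ii), to identify the oscillation exponent as $\gamma<1$. The restriction $\gamma<1$ cannot be dropped: by Example~\ref{ex:line}, the function $f(x)=x$ has property $\mathrm{P}(1,\alpha)$ for no $\alpha>0$, since at $\delta=c_0Q^{-\alpha}$ the upper bound in \eqref{eq:main} would be $C_2c_0Q^{2-\alpha}$.

\section{The idea of the proof}\label{sec:idea}

This section is a guide; the proofs do not depend on it. Write $\eta=\delta/Q$ and $M=\operatorname{osc}(f,I)$, and cut $I$ into intervals $J$ of length about $\eta$. By the intermediate value theorem the $\eta$-neighborhood of the graph contains each rectangle $J\times f(J)$, and it is covered by slightly enlarged rectangles. The count therefore splits into a horizontal and a vertical part: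
\begin{equation}\label{eq:heur}
\mathcal{N}_f(\delta,Q)\approx\sum_J\ \sum_{\substack{(a,q):\ q\le Q\\ a/q\in J}}\big(q\operatorname{osc}(f,J)+O(1)\big).
\end{equation}

\emph{Vertical counting} is exact up to the terms $O(1)$. There are $O(Q^2)$ pairs $(a,q)$, so these terms add up to $O(Q^2)$, which is below the expected main term $Q^3\eta^\gamma=Q^{3-\gamma}\delta^\gamma$ when $\delta\gg Q^{-(1-\gamma)/\gamma}$. \emph{Horizontal counting} asks for the number $\nu(J)$ of pairs $(a,q)$ with $a/q\in J$. Its average has order $\sum_{q\le Q}q\eta$, that is, $Q\delta$, and an integer can be of this order for most $J$ only if $\delta\gg Q^{-1}$. The two conditions together suggest $\alpha=\min(1,\frac{1-\gamma}\gamma)$.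

The difficulty is that $\nu(J)\asymp Q\delta$ is false near fractions of small denominator, and that the hypothesis controls $\operatorname{osc}(f,J)$ only on average: $f$ may concentrate its oscillation exactly where $\nu(J)$ is abnormal. The simplest fraction shows both what goes wrong and how much it costs.

\begin{example}\label{ex:zero}
Let $I=[0,1]$, let $Q\ge1$ and $N\ge3$ be integers, $\delta=1/N$, $\eta=1/(NQ)$ and $J_j=[(j-1)\eta,j\eta]$. A fraction $a/q$ with $a\ge1$ and $q\le Q$ is at least $1/Q=N\eta$. Hence $J_1$ contains exactly the $Q$ pairs $(0,q)$, which is $N$ times $Q\delta$, while $J_2,\dots,J_{N-1}$ contain no pair at all.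

\emph{The surplus.} A triple $(0,b,q)$ is counted only if $b/q$ is within $\eta$ of $f(J_1)$; as $q\eta\le1$, this leaves at most $qM+3$ values of $b$. So the surplus is at most $MQ^2+3Q$. It can have this order: if $f$ has a spike of height $H$ inside $J_1$, then each $q$ gives at least $qH-1$ triples, about $HQ^2/2$ in all, while the spike adds only $O(H\eta)$ to the area and so $O(\delta HQ^2)$ to the prediction.

\emph{The deficit.} If $\nu(J_j)$ were $Q\delta$, the interval $J_j$ would contribute at most $Q^2\delta\operatorname{osc}(f,J_j)\le Q^2\delta M$ to the main part of \eqref{eq:heur}. Discarding the $N-2$ empty intervals loses at most $N\cdot Q^2\delta M=MQ^2$.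

Both errors are $O(Q^2)$, no larger than the error of vertical counting.
\end{example}

Near a reduced fraction $p/r$ the picture is the same with $Q$ pairs replaced by $\lfloor Q/r\rfloor$: every other $a/q$ with $q\le Q$ is at distance at least $1/(rq)\ge1/(rQ)$ from $p/r$, and this gap is visible at scale $\eta$ when $r\ll1/\delta$. Surplus and deficit are then at most of order $Q^2/r$ times the oscillation of $f$ on an interval near $p/r$. These errors have to be summed over all $p/r$ with $r\ll1/\delta$. Group the fractions by the size $2^i\le r<2^{i+1}$ of the denominator. Fractions in one group are more than $4^{-i-1}$ apart, so short intervals chosen near them meet each interval of a partition of mesh $4^{-i}$ a bounded number of times. Their total oscillation is thus bounded by a multiple of the sum $V(4^{-i})$ of the oscillations over that partition, and the hypothesis gives $V(4^{-i})\ll4^{i(1-\gamma)}$. The total error has order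
\[
Q^2\sum_{2^i\ll1/\delta}2^{-i}V(4^{-i})\ll Q^2\sum_{2^i\ll1/\delta}2^{i(1-2\gamma)}.
\]
The sum is dominated by the smallest denominators if $\gamma>\frac12$, by the largest if $\gamma<\frac12$, and all groups contribute equally if $\gamma=\frac12$. This is the source of the three cases in Theorem~\ref{thm:main}, and it tells us where to place spikes in Theorem~\ref{thm:sharp}.

\section{Oscillation sums, area and exponents}\label{sec:osc}

From now on $f:I\to\mathbb{R}$ is continuous and $M=\operatorname{osc}(f,I)$. We need the sums behind $S_f(I,k)$ at all scales, not only dyadic ones. For $t>0$ let $n=\lceil|I|/t\rceil$, cut $I$ into $n$ consecutive closed intervals $J_1^t,\dots,J_n^t$ of equal length $\ell=|I|/n\le t$, called the \emph{$t$-cells}, and put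
\[
V(t)=\sum_{j=1}^n\operatorname{osc}(f,J_j^t).
\]
If $t\le|I|$ then $n\le2|I|/t$, so $\ell\ge t/2$. If $t=|I|2^{-k}$ then $V(t)=2^kS_f(I,k)$. Always $V(t)\le(|I|/t+1)M$.

Oscillation is subadditive: if an interval $K$ lies in a union $J_c^t\cup\dots\cup J_d^t$ of consecutive cells, then
\begin{equation}\label{eq:sub}
\operatorname{osc}(f,K)\le\sum_{j=c}^d\operatorname{osc}(f,J_j^t),
\end{equation}
as one sees by passing from $x$ to $y$ in $K$ through the common endpoints of the cells between them. We also use constantly that a closed interval of length $L$ contains at most $L+1$ and at least $\lfloor L\rfloor\ge L-1$ integers, and that an open or half-open one contains at least $L-1$.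

\begin{lemma}\label{lem:overlap}
Let $K_1,\dots,K_m\subset I$ be intervals such that each $t$-cell meets at most $\kappa$ of them. Then $\sum_s\operatorname{osc}(f,K_s)\le\kappa V(t)$.
\end{lemma}

\begin{proof}
The cells that meet $K_s$ are consecutive and cover it. Apply \eqref{eq:sub} to each $K_s$ and sum; each cell occurs at most $\kappa$ times.
\end{proof}

\begin{lemma}\label{lem:area}
For $0<\eta\le|I|$ we have $\frac12\eta V(\eta)\le\mathcal{A}_f(\eta)\le3\eta V(\eta)+12|I|\eta$.
\end{lemma}

\begin{proof}
Write $J_j=J_j^\eta$. The graph lies in the union of the rectangles $J_j\times f(J_j)$, whose $\eta$-neighborhoods are rectangles of width $\ell+2\eta\le3\eta$ and height $\operatorname{osc}(f,J_j)+2\eta$. Hence $\mathcal{A}_f(\eta)\le3\eta V(\eta)+6n\eta^2$, and $n\eta\le2|I|$.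

Conversely, $f(J_j)$ is an interval of length $\operatorname{osc}(f,J_j)$ by continuity. If $(x,y)\in J_j\times f(J_j)$, choose $x'\in J_j$ with $f(x')=y$; then $(x,y)$ is within $|x-x'|\le\ell\le\eta$ of the graph. So the neighborhood contains all the rectangles, which overlap in measure zero, and $\mathcal{A}_f(\eta)\ge\ell V(\eta)\ge\frac12\eta V(\eta)$.
\end{proof}

The lower bound needs continuity: for the indicator function of the rationals in $[0,1]$ every oscillation is $1$, so $\eta V(\eta)\ge1$, while $\mathcal{A}_f(\eta)\le4\eta(1+2\eta)$.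

\begin{lemma}\label{lem:equiv}
Let $\gamma\in(0,1)$. The following are equivalent: \textup{(1)} $\mathcal{A}_f(\eta)\asymp\eta^\gamma$; \textup{(2)} $V(\eta)\asymp\eta^{\gamma-1}$ for all small $\eta$; \textup{(3)} $S_f(I,k)\asymp2^{-k\gamma}$ as $k\to\infty$. If they hold, there is $v>0$ with $V(t)\le vt^{\gamma-1}$ for all $t\in(0,1]$.
\end{lemma}

\begin{proof}
Since $\gamma<1$, the term $12|I|\eta$ in Lemma~\ref{lem:area} is $o(\eta^\gamma)$. So, along any set of $\eta$ tending to $0$, the relation $\mathcal{A}_f(\eta)\asymp\eta^\gamma$ is equivalent to $\eta V(\eta)\asymp\eta^\gamma$: upper bounds transfer directly in both directions, a lower bound for $V$ gives one for $\mathcal{A}_f$, and $\mathcal{A}_f(\eta)\ge c\eta^\gamma$ gives $3\eta V(\eta)\ge c\eta^\gamma-12|I|\eta\ge\frac c2\eta^\gamma$ for small $\eta$. This shows that (1) and (2) are equivalent. With $\eta_k=|I|2^{-k}$ and $V(\eta_k)=2^kS_f(I,k)$, it also shows that (3) is equivalent to $\mathcal{A}_f(\eta_k)\asymp\eta_k^\gamma$. As $\mathcal{A}_f$ is nondecreasing and $\eta_k=2\eta_{k+1}$,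 bounds along $(\eta_k)$ extend to all small $\eta$ with constants changed by a factor $2^\gamma$. For the last claim, (2) gives the bound for $t\le t_0$, and for $t_0\le t\le1$ we have $V(t)\le(|I|/t_0+1)M$ and $t^{\gamma-1}\ge1$.
\end{proof}

The implication (3)$\Rightarrow$(1) contains fact (i) for continuous $f$ and $\beta<1$: take $J=I$ in the definition of uniform oscillation. We now prove fact (ii). An average bound gives a pointwise bound at almost every point; a pointwise bound at every point gives a uniform bound on some interval.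

\begin{lemma}\label{lem:exponents}
If $f$ is continuous, monofractal with exponent $\gamma\in[0,1]$ and uniformly oscillating with exponent $\beta\in(0,1]$, then $\beta=\gamma$.
\end{lemma}

\begin{proof}
\emph{$\gamma\ge\beta$.} Fix $\varepsilon\in(0,\beta)$, let $t_k=|I|2^{-k}$, and for a $t_k$-cell $J$ let $\widetilde J$ be the union of $J$ and the cells adjacent to it. By \eqref{eq:sub}, $\sum_J\operatorname{osc}(f,\widetilde J)\le3\cdot2^kS_f(I,k)\le C2^kt_k^\beta$ for large $k$. So at most $C2^kt_k^\varepsilon$ cells $J$ have $\operatorname{osc}(f,\widetilde J)>t_k^{\beta-\varepsilon}$, and their union $G_k$ has measure at most $C|I|t_k^\varepsilon$. These measures are summable, so by the Borel--Cantelli lemma almost every $x\in I$ lies in only finitely many $G_k$. Take such an $x$, let $k$ be large and $t_{k+1}<\eta\le t_k$, and let $J$ be a $t_k$-cell containing $x$. Then $[x-\eta,x+\eta]\cap I\subset\widetilde J$, so $\omega_f(x,\eta)\le t_k^{\beta-\varepsilon}\le(2\eta)^{\beta-\varepsilon}$. Hence $\gamma=h_f(x)\ge\beta-\varepsilon$.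

\emph{$\gamma\le\beta$.} We may assume $\gamma>0$. Fix $\varepsilon\in(0,\gamma)$ and for $m\ge1$ let $F_m$ be the set of $x\in I$ such that $|f(x)-f(y)|\le|x-y|^{\gamma-\varepsilon}$ for all $y\in I$ with $|x-y|<1/m$. Each $F_m$ is closed: if $x_n\in F_m$ tends to $x$ and $|x-y|<1/m$, then $|x_n-y|<1/m$ for large $n$, and the inequality passes to the limit by continuity. Since $h_f(x)>\gamma-\varepsilon$ at every $x$, the sets $F_m$ cover $I$. By the Baire category theorem, a compact interval is not a countable union of closed sets with empty interior, so some $F_m$ contains an interval, and hence some $J\in\mathfrak{D}(I)$ with $|J|<1/m$. On each subinterval $K\subset J$ we then have $\operatorname{osc}(f,K)\le|K|^{\gamma-\varepsilon}$. Therefore $c(|J|/2^k)^\beta\le S_f(J,k)\le(|J|/2^k)^{\gamma-\varepsilon}$ for all large $k$, which forces $\beta\ge\gamma-\varepsilon$.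
\end{proof}

In the proof of Corollary~\ref{cor:conj}, this last step is the only one that uses uniform oscillation on intervals other than $I$: the interval $J$ is produced by Baire's theorem and cannot be chosen in advance.

\section{Fractions in short intervals}\label{sec:fractions}

A \emph{reduced fraction} is $p/r$ with $p\in\mathbb{Z}$, $r\ge1$ and $\gcd(p,r)=1$. We need an upper and a lower bound for the number of pairs $(a,q)$ with $a/q$ in a short interval, each with an explicit exception near fractions of small denominator, and a bound for the oscillation on the exceptional intervals.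

For the upper bound we view $(q,a)$ as a lattice point in a thin triangle with a vertex at the origin. Recall \emph{Pick's theorem}: a convex polygon of positive area with vertices in $\mathbb{Z}^2$ that has $\iota$ lattice points in its interior and $\beta$ on its boundary has area $\iota+\beta/2-1$. In particular, if it contains $N$ lattice points, its area is at least $N/2-1$.

\begin{lemma}\label{lem:pick}
Let $Q\ge1$, $\delta\ge1/Q$, $\eta=\delta/Q$. Let $J$ be an interval of length at most $\eta$, and let $\nu$ be the number of pairs $(a,q)\in\mathbb{Z}\times\mathbb{N}$ with $q\le Q$ and $a/q\in J$. Then either $\nu\le2Q\delta$, or $J$ contains a reduced fraction $p/r$ with $r<1/(2\delta)$ and $\nu\le Q/r$.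
\end{lemma}

\begin{proof}
Let $\xi\le\xi'$ be the endpoints of $J$ and assume $\nu\ge1$. The $\nu$ points $(q,a)$ and the origin lie in the triangle with vertices $(0,0)$, $(Q,Q\xi)$, $(Q,Q\xi')$, of area at most $\frac12Q^2\eta=\frac12Q\delta$. If these $\nu+1$ points are not collinear, their convex hull has area at least $(\nu-1)/2$ by Pick's theorem, so $\nu\le Q\delta+1\le2Q\delta$. If they are collinear, they lie on a line through the origin, so all $a/q$ equal one reduced fraction $p/r\in J$, each $q$ is a multiple of $r$, and $\nu\le Q/r$. When $r\ge1/(2\delta)$ this gives $\nu\le2Q\delta$ again.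
\end{proof}

For the lower bound, let $\|y\|$ denote the distance from $y$ to the nearest integer. A fraction $a/q$ close to $x$ exists when $\|qx\|$ is small. Recall \emph{Dirichlet's theorem}: for real $x$ and real $N\ge1$ there are integers $p,r$ with $1\le r\le N$ and $|rx-p|<1/N$. If the approximation $p/r$ has a large denominator, then $r$ consecutive multiples of $x$ are almost equally spaced modulo $1$ with the small gap $1/r$, and the expected proportion of them falls near $0$.

\begin{lemma}\label{lem:dirichlet}
Let $Q\ge1$ and $64/Q\le\delta\le1$. Let $x\in\mathbb{R}$ be such that no reduced fraction $p/r$ satisfies both $r<16/\delta$ and $|x-p/r|\le\frac4{rQ}$. Then $\|qx\|<\delta/8$ for at least $Q\delta/128$ integers $q\in(Q/2,Q]$.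
\end{lemma}

\begin{proof}
Note that $Q\ge64$. Dirichlet's theorem with $N=Q/4$ gives $p/r$ with $r\le Q/4$ and $|x-p/r|\le\frac4{rQ}$; both inequalities persist when the fraction is reduced, since $r$ decreases. By hypothesis $r\ge16/\delta$.

Let $q_0,q_0+1,\dots,q_0+r-1$ be a block of $r$ consecutive integers. For $0\le s<r$,
\[
(q_0+s)x=q_0x+\frac{sp}r+\theta_s,\qquad|\theta_s|=s\Big|x-\frac pr\Big|<\frac4Q\le\frac\delta{16}.
\]
As $\gcd(p,r)=1$, the points $q_0x+sp/r$ modulo $1$ are $r$ equally spaced points of the circle $\mathbb{R}/\mathbb{Z}$. The closed arc of length $\delta/8$ centered at $0$ contains at least $\lfloor r\delta/8\rfloor$ of them, and $\lfloor r\delta/8\rfloor\ge r\delta/16$ because $r\delta/8\ge2$. For the corresponding $s$ we get $\|(q_0+s)x\|<\delta/16+\delta/16=\delta/8$.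

The interval $(Q/2,Q]$ contains at least $Q/2-1\ge Q/4\ge r$ integers, hence at least $\lfloor Q/(4r)\rfloor\ge Q/(8r)$ disjoint blocks. The total is at least $\frac Q{8r}\cdot\frac{r\delta}{16}=\frac{Q\delta}{128}$.
\end{proof}

A reduced fraction $p/r$ is \emph{of class $i$} if $2^i\le r<2^{i+1}$, where $i\ge0$. The next lemma is the step that turns the spacing of fractions into a bound for oscillation.

\begin{lemma}\label{lem:class}
Let $i\ge0$ and $\rho>0$. Let $\xi_1,\dots,\xi_m$ be distinct fractions of class $i$, and let $K_1,\dots,K_m\subset I$ be intervals with $K_s\subset[\xi_s-\rho,\xi_s+\rho]$. Then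
\[
\sum_{s=1}^m\operatorname{osc}(f,K_s)\le(5+8\cdot4^i\rho)\,V(4^{-i}).
\]
\end{lemma}

\begin{proof}
Distinct fractions $p/r$, $p'/r'$ of class $i$ differ by at least $1/(rr')>4^{-i-1}$, so an interval of length $L$ contains at most $4^{i+1}L+1$ of them. If a $4^{-i}$-cell meets $K_s$, then $\xi_s$ lies in the $\rho$-neighborhood of the cell, an interval of length at most $4^{-i}+2\rho$. So each cell meets at most $4^{i+1}(4^{-i}+2\rho)+1=5+8\cdot4^i\rho$ of the $K_s$, and Lemma~\ref{lem:overlap} applies.
\end{proof}

\section{The counting estimate}\label{sec:count}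

For $0<\delta\le1$ put
\[
E(\delta)=\sum_{i\ge0,\ 2^i<16/\delta}2^{-i}\,V(4^{-i}).
\]
The following estimate holds for every continuous $f$, with no assumption on its roughness.

\begin{proposition}\label{prop:count}
Let $Q\ge1$, $64/Q\le\delta\le1$ and $\eta=\delta/Q\le|I|$. Then
\begin{align*}
\mathcal{N}_f(\delta,Q)&\le10\,Q^3\eta V(\eta)+11\,Q^2E(\delta)+(9|I|+3)Q^2,\\
\mathcal{N}_f(\delta,Q)&\ge\tfrac1{256}\,Q^3\eta V(\eta)-6\,Q^2E(\delta)-(|I|+1)Q^2.
\end{align*}
\end{proposition}

In the proof $J_1,\dots,J_n$ are the $\eta$-cells, of length $\ell$ with $\eta/2\le\ell\le\eta$, and $Q^3\eta=Q^2\delta$.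

\begin{proof}[Proof of the upper bound]
\emph{Reduction to horizontal counting.} The abscissa $a/q$ of a counted point may lie slightly outside $I$, and the nearby point of the graph may lie over a neighboring cell. We therefore add two intervals and enlarge the cells. Let $I=[u,v]$, $J_0=[u-\eta,u]$, $J_{n+1}=[v,v+\eta]$, $I^*=[u-\eta,v+\eta]$. For $0\le j\le n+1$ let $K_j\subset I$ be the union of the cells $J_i$ with $1\le i\le n$ and $|i-j|\le2$. Let $J_j'$ be $J_j$ without its right endpoint for $j\le n$, and $J'_{n+1}=J_{n+1}$; these intervals are disjoint with union $I^*$. Let $\nu_j$ be the number of pairs $(a,q)$ with $q\le Q$ and $a/q\in J_j'$.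

Let $(a,b,q)$ be counted. The graph is compact, so there is $x\in I$ with $|a/q-x|\le\eta$ and $|b/q-f(x)|\le\eta$. Then $a/q\in J_j'$ for some $j$, and $x\in K_j$ because $\eta\le2\ell$. So $b/q$ lies in the $\eta$-neighborhood of $f(K_j)$, an interval of length $\operatorname{osc}(f,K_j)+2\eta$. Since $q\eta\le\delta\le1$, there are at most $Q\operatorname{osc}(f,K_j)+3$ choices of $b$ for given $(a,q)$. As $|I^*|\le3|I|$, the number of pairs with $a/q\in I^*$ is at most $\sum_{q\le Q}(3|I|q+1)\le(3|I|+1)Q^2$. Hence
\begin{equation}\label{eq:upper}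
\mathcal{N}_f(\delta,Q)\le Q\sum_{j=0}^{n+1}\nu_j\operatorname{osc}(f,K_j)+(9|I|+3)Q^2.
\end{equation}

\emph{Ordinary and exceptional intervals.} Call $j$ exceptional if $\nu_j>2Q\delta$. By Lemma~\ref{lem:pick}, $J'_j$ then contains a reduced fraction $\xi_j=p/r$ with $r<1/(2\delta)$ and $\nu_j\le Q/r$. Let $\mathcal{C}_i$ be the set of exceptional $j$ with $\xi_j$ of class $i$; it is empty unless $2^i<1/(2\delta)$. Then
\[
\sum_j\nu_j\operatorname{osc}(f,K_j)\le2Q\delta\sum_j\operatorname{osc}(f,K_j)+\sum_{2^i<1/(2\delta)}\frac Q{2^i}\sum_{j\in\mathcal{C}_i}\operatorname{osc}(f,K_j).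
\]
Each cell is part of at most five $K_j$, so \eqref{eq:sub} gives $\sum_j\operatorname{osc}(f,K_j)\le5V(\eta)$. For $j\in\mathcal{C}_i$ the fractions $\xi_j$ are distinct, because the $J_j'$ are disjoint, and $K_j$ lies within $3\eta$ of $\xi_j$: within $3\ell$ if $1\le j\le n$, and within $\eta+2\ell$ if $j\in\{0,n+1\}$. Moreover $4^i\eta<\frac1{4\delta^2}\cdot\frac\delta Q=\frac1{4\delta Q}\le\frac14$. Lemma~\ref{lem:class} with $\rho=3\eta$ gives $\sum_{j\in\mathcal{C}_i}\operatorname{osc}(f,K_j)\le11V(4^{-i})$. Thus $\sum_j\nu_j\operatorname{osc}(f,K_j)\le10Q\delta V(\eta)+11QE(\delta)$, and \eqref{eq:upper} gives the bound.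
\end{proof}

\begin{proof}[Proof of the lower bound]
Let $x_j$ be the center of $J_j$, $1\le j\le n$. Call $j$ \emph{bad} if some reduced fraction $p/r$ has $r<16/\delta$ and $|x_j-p/r|\le\frac4{rQ}$, and \emph{good} otherwise.

\emph{Good cells.} Let $j$ be good. Lemma~\ref{lem:dirichlet} gives at least $Q\delta/128$ integers $q\in(Q/2,Q]$, each with an integer $a$ such that
\[
|a-qx_j|<\frac\delta8=\frac{Q\eta}8\le\frac{Q\ell}4<\frac{q\ell}2.
\]
So $a/q$ lies in the interior of $J_j$. Pairs $(a,q)$ obtained from different $j$ are therefore distinct, and since all have $a/q\in I$, their total number is at most $\sum_{q\le Q}(q|I|+1)\le(|I|+1)Q^2$. Fix such a pair, belonging to $j$. If $b/q\in f(J_j)$, there is $x'\in J_j$ with $f(x')=b/q$ and $|a/q-x'|\le\ell\le\eta$, so $(a,b,q)$ is counted. By continuity $f(J_j)$ is a closed interval, so there are at least $q\operatorname{osc}(f,J_j)-1\ge\frac Q2\operatorname{osc}(f,J_j)-1$ such $b$. Summing over all pairs,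
\begin{equation}\label{eq:lower}
\mathcal{N}_f(\delta,Q)\ge\frac{Q^2\delta}{256}\Big(V(\eta)-\sum_{j\ \mathrm{bad}}\operatorname{osc}(f,J_j)\Big)-(|I|+1)Q^2.
\end{equation}

\emph{Bad cells.} Assign to each bad $j$ one fraction as in the definition. As in Example~\ref{ex:zero}, one fraction now spoils many cells, while Lemma~\ref{lem:class} allows one interval per fraction. Merging the cells near a fraction does not help, since \eqref{eq:sub} points in the wrong direction. Instead we split the bad cells into families with one cell per fraction.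

Let $p/r$ be of class $i$ with $r<16/\delta$. The centers $x_j$ are $\ell$ apart, so $p/r$ is assigned to at most
\[
\frac8{rQ\ell}+1\le\frac{16}{r\delta}+1\le\frac{32}{r\delta}\le\frac{32}{2^i\delta}
\]
indices $j$, where we used $Q\ell\ge\delta/2$ and $r\delta<16$. For each fraction, number its indices $1,2,\dots$. Fix $i$ with $2^i<16/\delta$ and a number $s\le32/(2^i\delta)$, and consider the cells that carry the number $s$ and belong to a fraction of class $i$. They belong to distinct fractions, and each lies within $\rho=\frac4{2^iQ}+\eta$ of its fraction. From $2^i<16/\delta\le Q/4$ and $4^i\eta<\frac{256}{\delta^2}\cdot\frac\delta Q=\frac{256}{\delta Q}\le4$ we get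
\[
5+8\cdot4^i\rho=5+\frac{32\cdot2^i}Q+8\cdot4^i\eta\le5+8+32=45.
\]
By Lemma~\ref{lem:class} the oscillations over this family add up to at most $45V(4^{-i})$. Summing over $s$ and $i$,
\[
\sum_{j\ \mathrm{bad}}\operatorname{osc}(f,J_j)\le\sum_{2^i<16/\delta}\frac{32}{2^i\delta}\cdot45\,V(4^{-i})=\frac{1440}\delta E(\delta).
\]
Since $1440/256<6$, the bound follows from \eqref{eq:lower}.
\end{proof}

\section{Proofs of Theorems \ref{thm:main} and \ref{thm:converse} and Corollary \ref{cor:conj}}\label{sec:proofs}

\begin{proof}[Proof of Theorem~\ref{thm:main}]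
All constants depend only on $f$. By Lemma~\ref{lem:equiv}, $V(\eta)\asymp\eta^{\gamma-1}$ for small $\eta$ and $V(t)\le vt^{\gamma-1}$ on $(0,1]$. Hence $E(\delta)\le v\sum_{2^i<16/\delta}2^{i(1-2\gamma)}$. For $\gamma>\frac12$ the sum is at most $(1-2^{1-2\gamma})^{-1}$. For $\gamma=\frac12$ it has at most $5+\log_2(1/\delta)$ terms, each equal to $1$. For $\gamma<\frac12$ it is at most $(16/\delta)^{1-2\gamma}(1-2^{2\gamma-1})^{-1}$. So $E(\delta)\ll L(\delta)$, where
\[
L(\delta)=\begin{cases}1&\text{if }\gamma>1/2,\\1+\log(1/\delta)&\text{if }\gamma=1/2,\\ \delta^{-(1-2\gamma)}&\text{if }\gamma<1/2.\end{cases}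
\]
Since $\eta=\delta/Q\le1/Q$ is small for large $Q$, and $L\ge1$, Proposition~\ref{prop:count} gives constants $c,C>0$ such that, for $Q$ large and $64/Q\le\delta\le1$,
\[
cQ^3\eta^\gamma-CQ^2L(\delta)\le\mathcal{N}_f(\delta,Q)\le CQ^3\eta^\gamma+CQ^2L(\delta).
\]
Let $\kappa=\min(1,\frac c{2C})$. Then \eqref{eq:main} holds with $C_1=c/2$ and $C_2=2C$ whenever $\delta\ge64/Q$ and
\begin{equation}\label{eq:cond}
L(\delta)\le\kappa\,Q^{1-\gamma}\delta^\gamma.
\end{equation}

If $\gamma>\frac12$, condition \eqref{eq:cond} reads $\delta\ge\kappa^{-1/\gamma}Q^{-(1-\gamma)/\gamma}$. Take $c_0=\kappa^{-1/\gamma}$; since $\frac{1-\gamma}\gamma<1$, we have $\delta_*(Q)\ge64/Q$ for large $Q$.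

If $\gamma<\frac12$, it reads $\delta^{1-\gamma}\ge\kappa^{-1}Q^{-(1-\gamma)}$, that is, $\delta\ge\kappa^{-1/(1-\gamma)}Q^{-1}$. Take $c_0=\max(64,\kappa^{-1/(1-\gamma)})$.

If $\gamma=\frac12$, it reads $1+\log(1/\delta)\le\kappa(\delta Q)^{1/2}$. Take $c_0=\max(64,4\kappa^{-2})$ and $Q\ge3$, so that $\log Q\ge1$. If $\delta\ge c_0Q^{-1}(\log Q)^2$, then $\delta\ge64/Q$, so $1/\delta\le Q$, and $1+\log(1/\delta)\le2\log Q\le\kappa(\delta Q)^{1/2}$.
\end{proof}

\begin{remark}
The trivial bound $V(t)\le(|I|/t+1)M$ gives $E(\delta)\ll1/\delta$, and the same argument with $L(\delta)=1/\delta$ yields property $\mathrm{P}(\gamma,\frac{1-\gamma}{1+\gamma})$. Using the hypothesis at the intermediate scales $4^{-i}$, and not only at scale $\eta$, is what leads to the optimal exponents.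
\end{remark}

\begin{proof}[Proof of Corollary~\ref{cor:conj}]
By Lemma~\ref{lem:exponents} the oscillation exponent of $f$ is $\gamma$, so $S_f(I,k)\asymp2^{-k\gamma}$, and $\mathcal{A}_f(\eta)\asymp\eta^\gamma$ by Lemma~\ref{lem:equiv}. Theorem~\ref{thm:main} applies. For $\gamma=\frac12$ and $\alpha<1$, note that $Q^{-\alpha}\ge Q^{-1}(\log Q)^2$ for large $Q$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:converse}]
The equivalence of (b) and (c) is part of Lemma~\ref{lem:equiv}, and (b) implies (a) by Theorem~\ref{thm:main}. Assume (a). Given a small $\eta>0$, take $Q=1/\eta$ and $\delta=1$, which is in the allowed range once $c_0Q^{-\alpha}\le1$. The number $E(1)$ depends only on $f$, so Proposition~\ref{prop:count} gives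
\[
\tfrac1{256}Q^3\eta V(\eta)-CQ^2\le\mathcal{N}_f(1,Q)\le10Q^3\eta V(\eta)+CQ^2.
\]
By (a), $C_1Q^{3-\gamma}\le\mathcal{N}_f(1,Q)\le C_2Q^{3-\gamma}$. Hence $10Q^3\eta V(\eta)\ge C_1Q^{3-\gamma}-CQ^2$ and $Q^3\eta V(\eta)\le256(C_2Q^{3-\gamma}+CQ^2)$. Since $3-\gamma>2$, this means $\eta V(\eta)\asymp Q^{-\gamma}=\eta^\gamma$, and (b) follows from Lemma~\ref{lem:equiv}.
\end{proof}

\section{Sharpness: proof of Theorem \ref{thm:sharp}}\label{sec:sharp}

We take a function $W$ whose oscillation on every interval $J$ has order $|J|^\gamma$ and add spikes at rational points, as in Example~\ref{ex:zero}. A spike inflates the count only while it is narrower than $\eta$, so one function must carry spikes of infinitely many widths. To preserve the H\"older exponent, the spikes accumulate only at $0$, with heights tending to $0$ linearly; near any other point their sum is Lipschitz, and a Lipschitz perturbation is negligible against $\eta^\gamma$. To preserve uniform oscillation, the spikes must add at most $O(t^{\gamma-1})$ to the oscillation sum at scale $t$.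 Within this budget we place them where the sum $E(\delta)$ is concentrated.

\subsection{The base function}

Fix an even integer $b$ with $b^{1-\gamma}\ge3$ and put $W(x)=\sum_{m\ge0}b^{-\gamma m}\|b^mx\|$ for $x\in[0,1]$. The function $\|\cdot\|$ is $1$-Lipschitz with values in $[0,\frac12]$.

\begin{lemma}\label{lem:W}
There are $c_W,C_W>0$ such that $c_W|J|^\gamma\le\operatorname{osc}(W,J)\le C_W|J|^\gamma$ for every closed interval $J\subset[0,1]$.
\end{lemma}

\begin{proof}
Let $x\ne y$ in $[0,1]$ and choose $n\ge0$ with $b^{-n-1}<|x-y|\le b^{-n}$. Using the Lipschitz bound for $m\le n$ and the range of $\|\cdot\|$ for $m>n$,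
\[
|W(x)-W(y)|\le b^{-n}\sum_{m\le n}b^{(1-\gamma)m}+\frac12\sum_{m>n}b^{-\gamma m}\le\Big(\frac32+\frac1{2(b^\gamma-1)}\Big)b^{-\gamma n},
\]
and $b^{-\gamma n}\le b^\gamma|x-y|^\gamma$. This is the upper bound.

For the lower bound let $|J|>0$ and choose $n\ge1$ with $2b^{-n}\le|J|<2b^{1-n}$. Then $J\supset[kb^{-n},(k+1)b^{-n}]$ for some integer $k$. Let $x=kb^{-n}$ and $y=(k+\frac12)b^{-n}$, and consider the terms of $W(y)-W(x)$. For $m>n$ both $b^mx$ and $b^my$ are integers, as $b$ is even, so these terms vanish. The term $m=n$ equals $\frac12b^{-\gamma n}$. The terms $m<n$ have total absolute value at most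
\[
\frac12b^{-n}\sum_{m<n}b^{(1-\gamma)m}\le\frac12\cdot\frac{b^{-\gamma n}}{b^{1-\gamma}-1}\le\frac14b^{-\gamma n}.
\]
So $\operatorname{osc}(W,J)\ge\frac14b^{-\gamma n}\ge\frac14(2b)^{-\gamma}|J|^\gamma$.
\end{proof}

\subsection{The spikes}

Let $Q_n=2^{16^n}$ for $n\ge1$. The spikes of stage $n$ live in $(2^{-n},2^{1-n})$ and are designed for $Q=Q_n$. Confining them to this interval costs a factor of order $4^{-n}$ in the count, and $Q_n$ grows so fast that even $\log Q_n$ outweighs this loss. Choose a finite set of \emph{centers} in $(2^{-n},2^{1-n})$ and a height $H_n\le2^{-n}$ as follows.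
\begin{itemize}
\item If $\gamma\ge\frac12$, the centers are $x_{n,m}=2^{-n}(1+\frac1m)$ for $2\le m\le M_n$, where $M_n=2$ if $\gamma>\frac12$ and $M_n=\lfloor Q_n^{1/2}\rfloor$ if $\gamma=\frac12$; and $H_n=2^{-n}$.
\item If $\gamma<\frac12$, the centers are all fractions in $(2^{-n},2^{1-n})$ of denominator at most $Q_n$; and $H_n=2^{-n}Q_n^{-2\gamma}$.
\end{itemize}
For $\gamma>\frac12$ this is one tall spike at a fraction of small denominator. For $\gamma=\frac12$ the center $x_{n,m}$ is represented by about $Q/(2^nm)$ pairs, and the harmonic sum over $m$ produces the logarithm. For $\gamma<\frac12$ every available fraction gets a spike; these fractions are at least $Q_n^{-2}$ apart, and the height is of the size $(Q_n^{-2})^\gamma$ that the budget allows at that scale.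

Choose $w_n>0$ such that $w_n\le Q_n^{-n}$, $C_W(2w_n)^\gamma\le\frac12H_n$, and $w_n$ is less than one third of the least distance between two distinct elements of the set formed by $2^{-n}$, $2^{1-n}$ and the centers. Let $B_n$ be the sum of the \emph{tents} $H_n\max(0,1-|x-c|/w_n)$ over the centers $c$ of stage $n$. Their supports are disjoint and contained in $(2^{-n},2^{1-n})$, so $0\le B_n\le H_n$. Put
\[
B=\sum_{n\ge1}B_n,\qquad f=W+B.
\]

\begin{lemma}\label{lem:B}
\textup{(1)} $B$ is Lipschitz on $[\varepsilon,1]$ for every $\varepsilon>0$, and for every $x\in[0,1]$ there is $C_x$ with $|B(x)-B(y)|\le C_x|x-y|$ for all $y\in[0,1]$.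

\textup{(2)} For $t=2^{-k}$, $k\ge0$, the sum of $\operatorname{osc}(B,J)$ over the $t$-cells $J$ of $[0,1]$ is at most $7t^{\gamma-1}$.
\end{lemma}

\begin{proof}
(1) Only finitely many tents meet $[\varepsilon,1]$. On $(2^{-n},2^{1-n})$ we have $0\le B(y)\le2^{-n}\le y$, and $B$ vanishes at $0$ and at the points $2^{-n}$, $n\ge0$. So $0\le B(y)\le y$ everywhere and $C_0=1$ works. For $x>0$, use the Lipschitz bound on $[x/2,1]$ if $y\ge x/2$; if $y<x/2$, then $|B(x)-B(y)|\le\frac12\le|x-y|/x$.

(2) Let $\Sigma(g)$ be the sum of $\operatorname{osc}(g,J)$ over the $t$-cells. Since $\operatorname{osc}(B,J)\le\sum_n\operatorname{osc}(B_n,J)$, it suffices to show $\Sigma(B_n)\le7\cdot2^{-n}t^{\gamma-1}$. The quantity $\Sigma(g)$ is at most the total variation of $g$, which is $2H_n$ for a tent of stage $n$.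

If $\gamma>\frac12$, there is one tent and $\Sigma(B_n)\le2\cdot2^{-n}\le2\cdot2^{-n}t^{\gamma-1}$.

If $\gamma=\frac12$, let $K=\lceil t^{-1/2}\rceil$. The tents with $m\le K$ have total variation at most $2K2^{-n}$. The tents with $m>K$ are supported in $[2^{-n},2^{-n}(1+\frac1K)]$: if there is such a tent, the right endpoint is the center $x_{n,K}$ or, when $K=1$, the point $2^{1-n}$, and by the choice of $w_n$ no such tent reaches it. This interval has length at most $1/K$, so it meets at most $\frac1{Kt}+2$ cells, and on each cell the sum of these tents oscillates by at most $2^{-n}$. Using $t^{-1/2}\le K\le t^{-1/2}+1$,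
\[
\Sigma(B_n)\le2^{-n}\Big(2K+\frac1{Kt}+2\Big)\le2^{-n}(3t^{-1/2}+4)\le7\cdot2^{-n}t^{-1/2}.
\]

If $\gamma<\frac12$, there are at most $\sum_{q\le Q_n}q\le Q_n^2$ tents. For $t\le Q_n^{-2}$ the total variation gives $\Sigma(B_n)\le2\cdot2^{-n}(Q_n^2)^{1-\gamma}\le2\cdot2^{-n}t^{\gamma-1}$. For $t>Q_n^{-2}$ each of the $1/t$ cells contributes at most $H_n$, so $\Sigma(B_n)\le2^{-n}t^{-1}Q_n^{-2\gamma}\le2^{-n}t^{\gamma-1}$.
\end{proof}

\begin{lemma}\label{lem:f}
The function $f$ is continuous, monofractal with exponent $\gamma$, and uniformly oscillating with exponent $\gamma$.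
\end{lemma}

\begin{proof}
Continuity follows from Lemma~\ref{lem:W} and Lemma~\ref{lem:B}(1).

Let $x\in[0,1]$ and $0<\eta\le\frac12$. Lemma~\ref{lem:W} gives $\omega_W(x,\eta)\le C_W\eta^\gamma$. One of the intervals $[x,x+\eta]$, $[x-\eta,x]$ lies in $[0,1]$, and the oscillation of $W$ on it is at most $2\omega_W(x,\eta)$; so $\omega_W(x,\eta)\ge\frac12c_W\eta^\gamma$. With Lemma~\ref{lem:B}(1),
\[
\tfrac12c_W\eta^\gamma-C_x\eta\le\omega_f(x,\eta)\le C_W\eta^\gamma+C_x\eta.
\]
As $\gamma<1$, we get $\omega_f(x,\eta)\asymp\eta^\gamma$ for small $\eta$, and $h_f(x)=\gamma$.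

Let $J\in\mathfrak{D}([0,1])$ with $|J|=2^{-m}$, and let $t=|J|/2^k=2^{-m-k}$. The $2^k$ pieces of $J$ are $t$-cells of $[0,1]$, so by Lemma~\ref{lem:B}(2)
\[
S_f(J,k)\le C_Wt^\gamma+2^{-k}\cdot7t^{\gamma-1}=(C_W+7\cdot2^m)\,t^\gamma.
\]
If $0\notin J$, then $B$ is Lipschitz on $J$ with some constant $\Lambda$, and $S_f(J,k)\ge c_Wt^\gamma-\Lambda t\ge\frac12c_Wt^\gamma$ for large $k$. If $J=[0,2^{-m}]$, let $J^+$ be its right half. Keeping only the pieces in $J^+$ gives $S_f(J,k)\ge\frac12S_f(J^+,k-1)$, and $|J^+|/2^{k-1}=t$, so $S_f(J,k)\ge\frac14c_Wt^\gamma$ for large $k$.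
\end{proof}

\subsection{Counting at the spikes}

Fix $c_0>0$ and $\alpha>0$, and let $Q=Q_n$, $\delta=c_0Q^{-\alpha}$, $\eta=\delta/Q=c_0Q^{-1-\alpha}$. We show that, for the values of $\alpha$ in Theorem~\ref{thm:sharp}, the ratio
\[
R_n=\frac{\mathcal{N}_f(\delta,Q)}{Q^3\eta^\gamma}=\frac{\mathcal{N}_f(\delta,Q)}{c_0^\gamma\,Q^{3-\gamma-\gamma\alpha}}
\]
tends to infinity. Then the upper bound in \eqref{eq:main} fails for every choice of $c_0$, $C_2$ and $Q_0$, and $f$ does not depend on $\alpha$ or $c_0$.

For large $n$ we have $\delta\le1$ and $w_n\le Q_n^{-n}\le\eta$; the exponent $-n$ makes the latter true for every fixed $\alpha$. Let $c=a/q$ be a center of stage $n$, written with any denominator $q\in(Q/2,Q]$, and let $U=[c-w_n,c+w_n]$. Then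
\[
\operatorname{osc}(f,U)\ge\operatorname{osc}(B,U)-\operatorname{osc}(W,U)\ge H_n-C_W(2w_n)^\gamma\ge\tfrac12H_n.
\]
If $b'/q\in f(U)$ with $b'\in\mathbb{Z}$, there is $x'\in U$ with $f(x')=b'/q$ and $|a/q-x'|\le w_n\le\eta$, so $(a,b',q)$ is counted. Since $f(U)$ is a closed interval,
\begin{equation}\label{eq:spike}
\text{the pair $(a,q)$ gives at least $\tfrac12qH_n-1\ge\tfrac14QH_n-1$ counted triples.}
\end{equation}

\emph{Case $\gamma\ge\frac12$.} Let $2\le m\le M_n$. For $q=2^nms$ with $s\in\mathbb{N}$ we have $x_{n,m}=(m+1)s/q$. Since $m\le Q^{1/2}$ and $2^{n+2}\le2^{16^n/2}=Q^{1/2}$, we have $2^{n+2}m\le Q$. So the number of $s$ with $Q/2<2^nms\le Q$ is at least $\frac Q{2^{n+1}m}-1\ge\frac Q{2^{n+2}m}$. By \eqref{eq:spike} each pair gives at least $2^{-n-2}Q-1\ge2^{-n-3}Q$ triples. Different $(m,s)$ give different pairs $(a,q)$, so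
\[
\mathcal{N}_f(\delta,Q)\ge2^{-2n-5}Q^2\sum_{m=2}^{M_n}\frac1m.
\]
If $\gamma>\frac12$, the sum is $\frac12$ and $R_n\ge2^{-2n-6}c_0^{-\gamma}Q_n^{\gamma\alpha-(1-\gamma)}$, which tends to infinity when $\alpha>\frac{1-\gamma}\gamma$ because $Q_n=2^{16^n}$. If $\gamma=\frac12$, then
\[
\sum_{m=2}^{M_n}\frac1m\ge\log\frac{M_n+1}2\ge\frac12\log Q_n-\log2\ge\frac14\log Q_n,
\]
as $Q_n\ge16$. For $\alpha=1$ the denominator of $R_n$ is $c_0^{1/2}Q^2$, so
\[
R_n\ge2^{-2n-7}c_0^{-1/2}\log Q_n=2^{2n-7}c_0^{-1/2}\log2\to\infty.
\]
Thus $\mathrm{P}(\frac12,1)$ fails, and with it $\mathrm{P}(\frac12,\alpha)$ for all $\alpha>1$.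

\emph{Case $\gamma<\frac12$.} There are $Q/2$ integers $q\in(Q/2,Q]$, and for each at least $2^{-n}q-1\ge2^{-n-1}Q-1\ge2^{-n-2}Q$ integers $a$ with $a/q\in(2^{-n},2^{1-n})$. This gives at least $2^{-n-3}Q^2$ pairs, and each $a/q$ is a center. For large $n$ we have $Q_n^{1-2\gamma}\ge2^{n+3}$, so by \eqref{eq:spike} each pair gives at least $2^{-n-2}Q^{1-2\gamma}-1\ge2^{-n-3}Q^{1-2\gamma}$ triples. Hence $\mathcal{N}_f(\delta,Q)\ge2^{-2n-6}Q^{3-2\gamma}$ and
\[
R_n\ge2^{-2n-6}c_0^{-\gamma}Q_n^{\gamma(\alpha-1)}\to\infty\qquad\text{if }\alpha>1.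
\]
Together with Lemma~\ref{lem:f}, this proves Theorem~\ref{thm:sharp}. \qed

\begin{thebibliography}{1}

\bibitem{APZ}
Faustin Adiceam, Volodymyr Pavlenkov and Evgeniy Zorin,
\emph{Rational Points near Monofractal Curves and the Strong Oscillation Principle},
arXiv:2609.16377 (2026).

\end{thebibliography}
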